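\title{Reflections detect the absolute order below a Coxeter element}

\begin{abstract}
Let $(W,S)$ be a Coxeter system of finite rank, $T$ its set of reflections and $c$ a Coxeter element. To each element $x$ of the interval $[1,c]_T$ in the absolute order we attach the set $T(x)$ of reflections below $x$ and the subgroup $P(x)$ that they generate. We prove that $x\le_T y$, $T(x)\subseteq T(y)$ and $P(x)\subseteq P(y)$ are equivalent for $x,y\in[1,c]_T$, so that both maps are isomorphisms of posets onto their images. We also show that each $y\in[1,c]_T$ is the product of the canonical Coxeter generators of $P(y)$ in some order. The proof unfolds $W$ into the Coxeter group of an acyclic quiver, translates the absolute order there into inclusion of wide subcategories of representations, and descends to $W$ with the help of a fusion category acting on the representations.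
\end{abstract}

\section{Introduction}\label{sec:intro}

Let $(W,S)$ be a Coxeter system with $S$ finite, and let $T=\{wsw^{-1}: w\in W,\ s\in S\}$ be its set of reflections. The \emph{reflection length} $\ell_T(w)$ is the least $k$ such that $w$ is a product of $k$ reflections. The \emph{absolute order} on $W$ is defined by
\[
u\le_T w\iff \ell_T(u)+\ell_T(u^{-1}w)=\ell_T(w);
\]
thus $u\le_T w$ means that some shortest factorization of $w$ into reflections begins with a shortest factorization of $u$. A \emph{Coxeter element} is a product of all elements of $S$, each taken once, in some order. Fix a Coxeter element $c$ and let $[1,c]_T=\{x\in W: x\le_T c\}$, ordered by $\le_T$. For $x\in W$ put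
\[
T(x)=\{t\in T: t\le_T x\},\qquad P(x)=\langle T(x)\rangle .
\]
The set $T(x)$ consists of the reflections that can occur in a shortest factorization of $x$, and $P(x)$ is a \emph{reflection subgroup}, that is, a subgroup generated by a subset of $T$. Since $\le_T$ is transitive, $x\le_T y$ implies $T(x)\subseteq T(y)$, which implies $P(x)\subseteq P(y)$. We ask whether these implications can be reversed on $[1,c]_T$: does the list of available reflections, or only the group they generate, determine the element and the order?

On all of $W$ the answer is no, and two small cases show what is lost and why $c$ might restore it.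

\begin{example}\label{ex:dihedral}
Let $S=\{s,s'\}$ and $c=ss'$. The elements of $W$ of odd length are the reflections, and the others are the powers of $c$. If $c^k\ne1$, then $\ell_T(c^k)=2$ and $tc^k$ is a reflection for every $t\in T$, so $T(c^k)=T$. All nontrivial rotations therefore have the same set $T(\cdot)$. But $[1,c]_T=\{1\}\cup T\cup\{c\}$ contains only one of them, and on this interval $T(1)=\emptyset$, $T(t)=\{t\}$, $T(c)=T$ and $P(1)=\{1\}$, $P(t)=\{1,t\}$, $P(c)=W$ reproduce the order.
\end{example}

\begin{example}\label{ex:sym}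
In the symmetric group on $n$ letters, $T$ is the set of transpositions. Multiplication by $(i\,j)$ splits a cycle if $i,j$ lie in the same cycle and merges two cycles otherwise. Hence $\ell_T(x)$ is $n$ minus the number of cycles of $x$, and $T(x)$ consists of the $(i\,j)$ with $i,j$ in the same cycle of $x$. So $T(x)$ remembers the partition into cycles and forgets the cyclic order inside each cycle: $(1\,2\,3)$ and $(1\,3\,2)$ have the same set. For $n=4$ and $c=(1\,2)(2\,3)(3\,4)=(1\,2\,3\,4)$ we find $(1\,2\,3)^{-1}c=(3\,4)$ and $(1\,3\,2)^{-1}c=(1\,3\,4\,2)$. Hence $(1\,2\,3)\le_T c$ and $(1\,3\,2)\not\le_T c$: the element $c$ selects the cyclic order.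
\end{example}

These examples suggest that the element on top of the interval supplies the information that $T(x)$ forgets. This is false for an arbitrary top element: in the affine group of type $\widetilde A_2$ there is an element $w$ and two different elements $x,y\le_T w$ with $T(x)=T(y)$ (Example~\ref{ex:counter}). For a Coxeter element the guess is a conjecture, posed in \cite{Gobet}: \emph{the maps $x\mapsto P(x)$ and $x\mapsto T(x)$, from $[1,c]_T$ to the reflection subgroups of $W$ and to the subsets of $T$, both ordered by inclusion, are isomorphisms of posets onto their images.} Here a map $f$ is an isomorphism onto its image if it is injective and $x\le_T y\iff f(x)\subseteq f(y)$. The conjecture is known to hold when $W$ has rank at most three. We prove it in general.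

\begin{theorem}\label{thm:A}
Let $(W,S)$ be a Coxeter system with $S$ finite, $c$ a Coxeter element and $x,y\in[1,c]_T$. Then
\[
x\le_T y\iff T(x)\subseteq T(y)\iff P(x)\subseteq P(y).
\]
Both maps $x\mapsto T(x)$ and $x\mapsto P(x)$ are injective on $[1,c]_T$, and hence are isomorphisms of posets onto their images.
\end{theorem}

The method also describes how $y$ sits inside $P(y)$. Every reflection subgroup $W'$ has a canonical set $\chi(W')$ of Coxeter generators, and the reduced factorizations of an element into reflections carry a Hurwitz action; both are recalled in Section~\ref{sec:coxeter}.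

\begin{theorem}\label{thm:B}
In the setting of Theorem~\ref{thm:A}, let $y\in[1,c]_T$.
\begin{enumerate}
\item[(1)] $T(y)=T(c)\cap P(y)$.
\item[(2)] The set $\chi(P(y))$ has exactly $\ell_T(y)$ elements, and $y$ is the product of these elements, each taken once, in some order. The Hurwitz action on the reduced factorizations of $y$ into reflections is transitive, and the factors of every such factorization generate $P(y)$.
\end{enumerate}
\end{theorem}

The proof has three steps. First suppose that all labels of the Coxeter graph are $2$, $3$ or $\infty$. Then $c$ orients the graph into an acyclic quiver, reduced factorizations of $c$ correspond to complete exceptional sequences of representations, and each $x\le_T c$ gives a subcategory $\mathcal A(x)$ of representations. Inclusion of these subcategories is the absolute order, and $\mathcal A(x)$ can be read off from $P(x)$ (Sections~\ref{sec:quiver} and~\ref{sec:interval}). Second, for arbitrary labels we embed $W$ by a homomorphism $\varphi$ into a group $\widetilde W$ of the first kind; each reflection of $W$ becomes a product of $N$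 commuting reflections, and $c$ becomes a Coxeter element (Section~\ref{sec:unfold}). The first step then turns $P(x)\subseteq P(y)$ into $\varphi(x)\le\varphi(y)$. The third step is the heart of the matter. The relation $\varphi(x)\le\varphi(y)$ gives a short factorization of $\varphi(x^{-1}y)$ into reflections of $\widetilde W$, and these have no reason to group into images of reflections of $W$. We build the unfolding from a fusion category, which acts on the representations of the unfolded quiver, and we show that stability under this action forces the grouping (Section~\ref{sec:descent}). The theorems follow in Section~\ref{sec:proofs}.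

\section{Reflections, Hurwitz moves and reflection subgroups}\label{sec:coxeter}

Let $m(s,s')$ be the order of $ss'$. The \emph{geometric representation} of $W$ is the real vector space with basis $\{\alpha_s:s\in S\}$ and symmetric form $(\alpha_s,\alpha_{s'})=-2\cos(\pi/m(s,s'))$, read as $-2$ if $m(s,s')=\infty$; thus $(\alpha_s,\alpha_s)=2$, which is twice the usual normalization. A generator $s$ acts by $v\mapsto v-(v,\alpha_s)\alpha_s$. We use the following textbook facts. The representation is faithful and preserves the form. Every \emph{root} $w\alpha_s$ is positive or negative, that is, its coordinates are all $\ge0$ or all $\le0$. The only positive root that $s$ makes negative is $\alpha_s$. For a root $\gamma=w\alpha_s$ the element $s_\gamma=wsw^{-1}$ acts by $v\mapsto v-(v,\gamma)\gamma$, and $\gamma\mapsto s_\gamma$ is a bijection from the positive roots onto $T$; its inverse is written $t\mapsto\beta_t$. For $w\in W$ put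
\[
\mathrm{Inv}(w)=\{t\in T: w^{-1}\beta_t<0\}.
\]

Let $\mathrm{Red}_T(w)$ be the set of tuples $(t_1,\dots,t_k)$ of reflections with product $w$ and $k=\ell_T(w)$. A \emph{Hurwitz move} replaces two neighboring entries $(t,t')$ by $(tt't,t)$; the inverse move replaces $(t,t')$ by $(t',t'tt')$. These moves preserve the product, the number of factors and the subgroup generated by the factors. They define the \emph{Hurwitz action} of the braid group on $\mathrm{Red}_T(w)$.

\begin{lemma}\label{lem:order}
Let $x,y,w\in W$.
\begin{enumerate}
\item[(a)] $x\le_T w$ if and only if $x=t_1\cdots t_r$ for some $(t_1,\dots,t_k)\in\mathrm{Red}_T(w)$ and some $r$; in that case $r=\ell_T(x)$.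
\item[(b)] Every entry of an element of $\mathrm{Red}_T(w)$ lies in $T(w)$.
\item[(c)] If $x\le_T w$, then $x^{-1}w\le_T w$.
\item[(d)] If $x\le_T y\le_T w$, then some element of $\mathrm{Red}_T(w)$ has both $x$ and $y$ as prefix products. The relation $\le_T$ is transitive and antisymmetric.
\item[(e)] If $x^{-1}y$ is a product of $\ell_T(y)-\ell_T(x)$ reflections, then $x\le_T y$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) If $x\le_T w$, concatenate reduced factorizations of $x$ and $x^{-1}w$. Conversely, $\ell_T(x)\le r$ and $\ell_T(x^{-1}w)\le k-r$, while the sum of the two lengths is at least $k$; so both are equalities. (b) Inverse Hurwitz moves carry an entry to the front without changing it; apply (a). (c) With $z=x^{-1}w$ we have $z^{-1}w=w^{-1}xw$, which has length $\ell_T(x)$ because $T$ is closed under conjugation. (d) Concatenating reduced factorizations of $x$, $x^{-1}y$ and $y^{-1}w$ gives $\ell_T(w)$ factors; transitivity follows from (a). If $x\le_T y\le_T x$, then $\ell_T(x)=\ell_T(y)$, so $\ell_T(x^{-1}y)=0$. (e) The inequality $\ell_T(x^{-1}y)\ge\ell_T(y)-\ell_T(x)$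 always holds.
\end{proof}

The property of Coxeter elements on which everything rests is the following.

\begin{theorem}[\cite{Dyer01,IS,BDSW}]\label{thm:H}
Let $(W,S)$ be a Coxeter system of finite rank and $c$ a Coxeter element. Then $\ell_T(c)=|S|$, and the Hurwitz action on $\mathrm{Red}_T(c)$ is transitive. The action on $\mathrm{Red}_T(c')$ is also transitive when $c'$ is a Coxeter element of a standard parabolic subgroup $\langle I\rangle$, $I\subseteq S$, the factorizations being taken in the whole group $W$.
\end{theorem}

For a reflection subgroup $W'$ of $W$, the set of \emph{canonical generators} is $\chi(W')=\{t\in T:\mathrm{Inv}(t)\cap W'=\{t\}\}$. It may be infinite.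

\begin{theorem}[{\cite[Theorems 3.3 and 4.4]{Dyer90}}]\label{thm:D}
Let $W'$ be a reflection subgroup of $W$.
\begin{enumerate}
\item[(a)] $(W',\chi(W'))$ is a Coxeter system, its set of reflections is $T\cap W'$, and its length function is $w\mapsto|\mathrm{Inv}(w)\cap W'|$.
\item[(b)] Let $\Gamma$ be a finite set of positive roots such that $(\gamma,\gamma')\in\{-2\cos\frac{\pi}{m}:m\ge2\}\cup(-\infty,-2]$ for all $\gamma\ne\gamma'$ in $\Gamma$. Then $\{s_\gamma:\gamma\in\Gamma\}=\chi(\langle s_\gamma:\gamma\in\Gamma\rangle)$.
\end{enumerate}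
\end{theorem}

The hypothesis $P(x)\subseteq P(y)$ tells us that a reflection is some product of elements of $T(y)$. The next lemma upgrades this to a conjugate of one of them, which is what we can transport to roots.

\begin{lemma}\label{lem:R}
Let $X\subseteq T$ and $W'=\langle X\rangle$. Every $t\in T\cap W'$ is conjugate in $W'$ to an element of $X$.
\end{lemma}

\begin{proof}
Let $\mathcal K$ be the conjugacy class of $t$ in $W'$. For $s\in\chi(W')$ put $\varepsilon(s)=-1$ if $s\in\mathcal K$ and $\varepsilon(s)=1$ otherwise. A Coxeter relation $(ss')^m=1$ is respected if $m$ is even; if $m$ is odd, then $s$ and $s'$ are conjugate in $W'$, so $\varepsilon(s)=\varepsilon(s')$ and the relation is respected again. Thus $\varepsilon$ extends to a homomorphism $W'\to\{\pm1\}$. By Theorem~\ref{thm:D}(a), each $t'\in T\cap W'$ is conjugate in $W'$ to some $s\in\chi(W')$, so $\varepsilon(t')=-1$ exactly when $t'\in\mathcal K$. If $X\cap\mathcal K$ were empty, $\varepsilon$ would be trivial on $\langle X\rangle=W'$, contrary to $\varepsilon(t)=-1$.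
\end{proof}

\section{Exceptional sequences and wide subcategories}\label{sec:quiver}

Let $Q$ be a finite quiver without oriented cycles. A representation $M$ assigns a finite-dimensional complex vector space $M_v$ to each vertex and a linear map $M_v\to M_{v'}$ to each arrow $v\to v'$. We say that a $\mathbb C$-linear abelian category $\mathcal H$ is \emph{of quiver type of rank $p$} if it is equivalent to $\mathrm{rep}_{\mathbb C}Q$ for such a quiver with $p$ vertices ($p=0$ gives the zero category). We recall the basic facts.

The category $\mathcal H$ is hereditary: $\mathrm{Ext}^2=0$. Its simple objects $S_v$ are indexed by the vertices, their classes $\alpha_v$ form a basis of $K_0(\mathcal H)$, and the class $[M]=\sum_v(\dim M_v)\alpha_v$ is the dimension vector. The number $\dim\mathrm{Ext}^1(S_v,S_{v'})$ is the number of arrows $v\to v'$. The \emph{Euler form} $\langle X,Y\rangle=\dim\mathrm{Hom}(X,Y)-\dim\mathrm{Ext}^1(X,Y)$ depends only on the classes and is bilinear on $K_0(\mathcal H)$; put $(a,a')=\langle a,a'\rangle+\langle a',a\rangle$. The projective cover $P_v$ and the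 injective hull $I_v$ of $S_v$ satisfy $\dim\mathrm{Hom}(P_v,M)=\dim M_v=\dim\mathrm{Hom}(M,I_v)$; the dimension of $P_v$ at $v'$ is the number of paths from $v$ to $v'$, and that of $I_v$ at $v'$ is the number of paths from $v'$ to $v$. Every injective object is a direct sum of objects $I_v$. The \emph{Weyl group} of $Q$ is generated by the maps $s_v:a\mapsto a-(a,\alpha_v)\alpha_v$ on $K_0(\mathcal H)$. The \emph{real roots} are the images of the $\alpha_v$ under this group, and each of them is positive or negative. We use Kac's theorem in the following form.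

\begin{theorem}[Kac]\label{thm:Kac}
The dimension vector of an indecomposable representation is a positive root, real or imaginary. For each positive real root there is exactly one indecomposable representation, up to isomorphism, with this dimension vector. One has $\langle\alpha,\alpha\rangle=1$ for real roots and $\langle\alpha,\alpha\rangle\le0$ for imaginary roots.
\end{theorem}

We write $\mathrm{Ext}^*(X,Y)=0$ for $\mathrm{Hom}(X,Y)=0=\mathrm{Ext}^1(X,Y)$, and for a class $\mathcal X$ of objects we put
\[
\mathcal X^\perp=\{Z:\mathrm{Ext}^*(X,Z)=0\ \ \forall X\in\mathcal X\},\qquad {}^\perp\mathcal X=\{Z:\mathrm{Ext}^*(Z,X)=0\ \ \forall X\in\mathcal X\}.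
\]
An object $E$ is \emph{exceptional} if $\mathrm{End}(E)=\mathbb C$ and $\mathrm{Ext}^1(E,E)=0$. Then $E$ is indecomposable with $\langle E,E\rangle=1$, so by Theorem~\ref{thm:Kac} its class is a positive real root, which determines $E$; let $s_E:a\mapsto a-(a,[E])[E]$ be the corresponding reflection. The objects $S_v$, $P_v$, $I_v$ are exceptional, since the only path from $v$ to $v$ is trivial. A sequence $(E_1,\dots,E_r)$ of exceptional objects is an \emph{exceptional sequence} if $\mathrm{Ext}^*(E_j,E_i)=0$ for $i<j$; it is \emph{complete} if $r=p$. Number the vertices so that arrows go from smaller to larger vertices. The simples in this order form a complete exceptional sequence, which we call the \emph{ordered simples} of $\mathcal H$.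

A full subcategory is \emph{wide} if it is closed under isomorphisms, kernels, cokernels and extensions. It is then an abelian category, closed under direct summands; its short exact sequences are exact in $\mathcal H$; and its groups $\mathrm{Ext}^1$ are those of $\mathcal H$, because it is closed under extensions. So an object or a sequence in a wide subcategory is exceptional there if and only if it is exceptional in $\mathcal H$. Let $\mathrm{wide}(\mathcal X)$ be the smallest wide subcategory containing $\mathcal X$, and $\mathrm{add}(\mathcal X)$ the full subcategory of finite direct sums of objects of $\mathcal X$.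

\begin{lemma}\label{lem:wide}
\begin{enumerate}
\item[(a)] For every class $\mathcal X$, the subcategories $\mathcal X^\perp$ and ${}^\perp\mathcal X$ are wide. Moreover $\mathcal X^\perp=\mathrm{wide}(\mathcal X)^\perp$ and ${}^\perp\mathcal X={}^\perp\mathrm{wide}(\mathcal X)$.
\item[(b)] If $F_1,\dots,F_r$ are exceptional and $\mathrm{Ext}^*(F_i,F_j)=0$ for all $i\neq j$, then $\mathrm{wide}(F_1,\dots,F_r)=\mathrm{add}(F_1,\dots,F_r)$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) An intersection of wide subcategories is wide, so let $\mathcal X=\{X\}$. Closure of $X^\perp$ under extensions is read off the long exact sequence. Let $f:Z\to Z'$ be a morphism in $X^\perp$ with kernel $K$, image $I$ and cokernel $C$. Then $\mathrm{Hom}(X,I)\subseteq\mathrm{Hom}(X,Z')=0$, and $\mathrm{Ext}^1(X,I)$ is a quotient of $\mathrm{Ext}^1(X,Z)=0$ because $\mathrm{Ext}^2(X,K)=0$. So two of the three terms of $0\to K\to Z\to I\to0$ and of $0\to I\to Z'\to C\to0$ lie in $X^\perp$, and the six-term exact sequences give $K,C\in X^\perp$. Reversing all arrows proves the claim for ${}^\perp X$. Finally,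 if $Z\in\mathcal X^\perp$, then ${}^\perp Z$ is wide and contains $\mathcal X$, hence contains $\mathrm{wide}(\mathcal X)$; if $Z\in{}^\perp\mathcal X$, use $Z^\perp$ instead.

(b) A morphism $\bigoplus F_i^{a_i}\to\bigoplus F_i^{b_i}$ is a direct sum of complex $b_i\times a_i$ matrices, so its kernel and cokernel are sums of copies of the $F_i$. Extensions split, since $\mathrm{Ext}^1(F_i,F_j)=0$ for all $i,j$.
\end{proof}

\begin{theorem}[\cite{Schofield,GL}]\label{thm:perp}
Let $\mathcal H$ be of quiver type of rank $p$ and $(F_1,\dots,F_m)$ an exceptional sequence in $\mathcal H$. Then $\{F_1,\dots,F_m\}^\perp$ and ${}^\perp\{F_1,\dots,F_m\}$ are wide and of quiver type of rank $p-m$.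
\end{theorem}

In particular every exceptional sequence extends to the right to a complete one: append the ordered simples $G_1,\dots,G_{p-m}$ of ${}^\perp\{F_1,\dots,F_m\}$. We call $(F_1,\dots,F_m,G_1,\dots,G_{p-m})$ the \emph{standard completion}.

\begin{theorem}[\cite{CB}]\label{thm:CB}
The braid group acts by mutations on the isomorphism classes of complete exceptional sequences of $\mathcal H$, and the action is transitive. A mutation replaces a neighboring pair $(E,F)$ by $(E',E)$ with $[E']=\pm([F]-\langle E,F\rangle[E])$, its inverse replaces $(E,F)$ by $(F,F')$ with $[F']=\pm([E]-\langle E,F\rangle[F])$, and $E',F'\in\mathrm{wide}(E,F)$.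
\end{theorem}

Since $\langle F,E\rangle=0$, we have $([E],[F])=\langle E,F\rangle$, so $[E']=\pm s_E[F]$ and $[F']=\pm s_F[E]$. Hence $s_{E'}=s_Es_Fs_E$ and $s_{F'}=s_Fs_Es_F$: \emph{mutations act on the tuple $(s_{E_1},\dots,s_{E_p})$ by Hurwitz moves.}

The next lemma describes the subcategory generated by a segment of a complete sequence in terms of the remaining members. It lets us control a new member of a sequence through the old ones.

\begin{lemma}\label{lem:segment}
If $(F_1,\dots,F_p)$ is a complete exceptional sequence of $\mathcal H$ and $a\le b$, then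
\[
\mathrm{wide}(F_a,\dots,F_b)=\{F_j:j>b\}^\perp\cap{}^\perp\{F_j:j<a\}.
\]
\end{lemma}

\begin{proof}
Let first $a=1$, $b=p$. By Theorem~\ref{thm:CB} the sequence can be mutated to the ordered simples without leaving $\mathrm{wide}(F_1,\dots,F_p)$. A wide subcategory containing all simples is $\mathcal H$. In general, $\mathcal H'=\{F_j:j>b\}^\perp$ is of quiver type of rank $b$ by Theorem~\ref{thm:perp} and contains $F_1,\dots,F_b$. The same theorem, applied in $\mathcal H'$ to $(F_1,\dots,F_{a-1})$, shows that the right side is wide and of quiver type of rank $b-a+1$. It contains $(F_a,\dots,F_b)$ as a complete exceptional sequence, and the first case applies to it.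
\end{proof}

\begin{lemma}\label{lem:K0}
Let $\mathcal D\subseteq\mathcal H$ be wide and of quiver type, with ordered simples $X_1,\dots,X_r$ and $\xi_i=[X_i]\in K_0(\mathcal H)$. Then the $\xi_i$ are linearly independent, $K_0(\mathcal D)$ is identified with $\bigoplus_i\mathbb Z\xi_i\subseteq K_0(\mathcal H)$ compatibly with the Euler forms, the Euler form is nondegenerate on it, and the $s_{X_i}$ act on it as the generators of the Weyl group of the quiver of $\mathcal D$.
\end{lemma}

\begin{proof}
We have $\langle\xi_j,\xi_k\rangle=0$ for $k<j$ and $\langle\xi_j,\xi_j\rangle=1$. A unitriangular matrix is invertible, which gives independence and nondegeneracy. The rest holds because exact sequences, $\mathrm{Hom}$ and $\mathrm{Ext}^1$ in $\mathcal D$ are those of $\mathcal H$.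
\end{proof}

\section{The interval below the Coxeter element of a quiver}\label{sec:interval}

Let $\widetilde Q$ be an acyclic quiver with $p$ vertices and at most two arrows between any two vertices. Put $\mathcal A=\mathrm{rep}_{\mathbb C}\widetilde Q$ and $\Lambda=K_0(\mathcal A)$. Let $\widetilde W$ be the Coxeter group with generators $s_v$ and label $2$, $3$, $\infty$ when $v,v'$ are joined by $0$, $1$, $2$ arrows. The values $(\alpha_v,\alpha_{v'})=0,-1,-2$ are exactly $-2\cos(\pi/m)$ for these labels; this is why we allow at most two arrows. So $\Lambda\otimes\mathbb R$ is the geometric representation of $\widetilde W$, the group $\widetilde W$ acts faithfully on $\Lambda$ as the Weyl group of $\widetilde Q$, and its roots are the real roots of $\widetilde Q$. Let $\widetilde T$ be the set of reflections of $\widetilde W$. We write $\ell$, $\le$, $\mathrm{Red}$ and $[1,\tilde c]$ without subscript when they refer to $\widetilde T$. Fix an order of the vertices in which arrows go from smaller to larger, and let $\tilde c$ be the product of the $s_v$ in this order.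

\begin{proposition}\label{prop:bij}
The map $(E_1,\dots,E_p)\mapsto(s_{E_1},\dots,s_{E_p})$ is a bijection from the isomorphism classes of complete exceptional sequences of $\mathcal A$ onto $\mathrm{Red}(\tilde c)$.
\end{proposition}

\begin{proof}
The ordered simples map to $(s_v)_v$, which lies in $\mathrm{Red}(\tilde c)$ because $\ell(\tilde c)=p$. The map turns mutations into Hurwitz moves. The complete sequences form one orbit by Theorem~\ref{thm:CB}, and $\mathrm{Red}(\tilde c)$ is one orbit by Theorem~\ref{thm:H}; so the image is $\mathrm{Red}(\tilde c)$. The map is injective because $s_E$ determines its positive root $[E]$, which determines $E$.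
\end{proof}

Thus every reflection $\tau\le\tilde c$ is $s_{E_\tau}$ for a unique exceptional object $E_\tau$, and $[E_\tau]=\beta_\tau$. For $x\in[1,\tilde c]$ choose $(\tau_1,\dots,\tau_p)\in\mathrm{Red}(\tilde c)$ with $x=\tau_1\cdots\tau_r$ and put
\begin{equation}\label{eq:Ax}
\mathcal A(x)=\mathrm{wide}(E_{\tau_1},\dots,E_{\tau_r})=\{E_{\tau_j}:j>r\}^\perp,
\end{equation}
where the second equality is Lemma~\ref{lem:segment} (for $r=0$ both sides vanish by Theorem~\ref{thm:perp}). The two descriptions show that $\mathcal A(x)$ depends only on $x$. Indeed, if $(\tau'_1,\dots,\tau'_p)$ is another choice, then $(\tau_1,\dots,\tau_r,\tau'_{r+1},\dots,\tau'_p)$ has product $\tilde c$ and lies in $\mathrm{Red}(\tilde c)$, and \eqref{eq:Ax} for this tuple and for $(\tau'_i)$ gives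
\[
\mathrm{wide}(E_{\tau_1},\dots,E_{\tau_r})=\{E_{\tau'_j}:j>r\}^\perp=\mathrm{wide}(E_{\tau'_1},\dots,E_{\tau'_r}).
\]

\begin{proposition}\label{prop:A}
Let $x,y\in[1,\tilde c]$.
\begin{enumerate}
\item[(a)] $\mathcal A(x)$ is of quiver type of rank $\ell(x)$. If $(\tau_1,\dots,\tau_r)\in\mathrm{Red}(x)$, then $(E_{\tau_1},\dots,E_{\tau_r})$ is a complete exceptional sequence of $\mathcal A(x)$ that generates it as a wide subcategory. If $(F_1,\dots,F_r)$ is a complete exceptional sequence of $\mathcal A(x)$, then $(s_{F_1},\dots,s_{F_r})\in\mathrm{Red}(x)$.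
\item[(b)] $x\le y$ if and only if $\mathcal A(x)\subseteq\mathcal A(y)$. In particular, a reflection $\tau\le\tilde c$ satisfies $\tau\le y$ if and only if $E_\tau\in\mathcal A(y)$.
\item[(c)] If $x\le y$, then $x^{-1}y\in[1,\tilde c]$ and $\mathcal A(x^{-1}y)=\mathcal A(y)\cap{}^\perp\mathcal A(x)$.
\end{enumerate}
\end{proposition}

\begin{proof}
(a) The rank is $p-(p-r)=\ell(x)$ by \eqref{eq:Ax} and Theorem~\ref{thm:perp}. An element of $\mathrm{Red}(x)$ extends to an element $(\tau_1,\dots,\tau_p)$ of $\mathrm{Red}(\tilde c)$, which gives the second claim. For the third, $(F_1,\dots,F_r,E_{\tau_{r+1}},\dots,E_{\tau_p})$ is a complete exceptional sequence of $\mathcal A$ by \eqref{eq:Ax}. By Proposition~\ref{prop:bij} its reflections have product $\tilde c=x\tau_{r+1}\cdots\tau_p$, so $s_{F_1}\cdots s_{F_r}=x$, and $r=\ell(x)$.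

(b), (c) If $x\le y$, a reduced factorization of $\tilde c$ through $x$ and $y$ (Lemma~\ref{lem:order}(d)) gives $\mathcal A(x)\subseteq\mathcal A(y)$. Now assume $\mathcal A(x)\subseteq\mathcal A(y)$. Let $(E_1,\dots,E_r)$ be the sequence attached to an element of $\mathrm{Red}(x)$, and let $(E_1,\dots,E_r,G_1,\dots,G_e)$ be its standard completion in $\mathcal A(y)$. Here $e=\ell(y)-\ell(x)$, and the $G_i$ are the ordered simples of $\mathcal G=\mathcal A(y)\cap{}^\perp\{E_1,\dots,E_r\}$, which equals $\mathcal A(y)\cap{}^\perp\mathcal A(x)$ by Lemma~\ref{lem:wide}(a). By (a), $y=x\,s_{G_1}\cdots s_{G_e}$. So $x\le y$ by Lemma~\ref{lem:order}(e), and $(s_{G_1},\dots,s_{G_e})\in\mathrm{Red}(x^{-1}y)$. Since $x^{-1}y\le y\le\tilde c$, part (a) gives $\mathcal A(x^{-1}y)=\mathrm{wide}(G_1,\dots,G_e)=\mathcal G$. The last claim of (b) is the case $x=\tau$, where $\mathcal A(\tau)=\mathrm{wide}(E_\tau)$.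
\end{proof}

\begin{example}\label{ex:A3}
For the quiver $1\to2\to3$ the group is the symmetric group of Example~\ref{ex:sym}, with $\tilde c=s_1s_2s_3=(1\,2\,3\,4)$. The transpositions $(1\,3)=s_1s_2s_1$ and $(2\,4)=s_2s_3s_2$ have roots $\alpha_1+\alpha_2$ and $\alpha_2+\alpha_3$. The objects $E_{(1\,3)}$ and $E_{(2\,4)}$ have $\mathbb C$ at the two vertices of their support, joined by the identity map. The simple $S_2$ is a quotient of $E_{(2\,4)}$ and a subobject of $E_{(1\,3)}$, so there is a morphism $E_{(2\,4)}\to E_{(1\,3)}$ with kernel $S_3$, image $S_2$ and cokernel $S_1$. A wide subcategory containing both objects contains all simples. Hence the only $y\le\tilde c$ with $(1\,3),(2\,4)\le y$ is $\tilde c$, although these two transpositions generate a group of order $4$. Kernels and cokernels see more than the generated subgroup does.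
\end{example}

It remains to connect $\mathcal A(x)$ with the subgroup generated by the reflections below $x$. The danger is that this subgroup contains a reflection $\tau\le\tilde c$ with $\tau\not\le x$. Kac's theorem, applied once inside $\mathcal A(x)$ and once in $\mathcal A$, excludes this.

\begin{proposition}\label{prop:P}
Let $x\in[1,\tilde c]$, let $\widetilde P(x)=\langle\tau\in\widetilde T:\tau\le x\rangle$, and let $\xi_1,\dots,\xi_r\in\Lambda$ be the classes of the ordered simples of $\mathcal A(x)$.
\begin{enumerate}
\item[(a)] $\widetilde P(x)=\langle s_{\xi_1},\dots,s_{\xi_r}\rangle$.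
\item[(b)] If $\tau\in\widetilde T\cap\widetilde P(x)$ and $\tau\le\tilde c$, then $E_\tau\in\mathcal A(x)$.
\end{enumerate}
\end{proposition}

\begin{proof}
(a) By Proposition~\ref{prop:A}(a), $(s_{\xi_1},\dots,s_{\xi_r})\in\mathrm{Red}(x)$, so each $s_{\xi_i}$ is below $x$. Conversely, let $\tau\le x$. Then $E_\tau\in\mathcal A(x)$ is the first member of a complete exceptional sequence of $\mathcal A(x)$. By Theorem~\ref{thm:CB} in $\mathcal A(x)$, this sequence is connected to the ordered simples by mutations. These act on the reflections by Hurwitz moves, which preserve the generated subgroup. So $\tau\in\langle s_{\xi_1},\dots,s_{\xi_r}\rangle$.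

(b) By (a) and Lemma~\ref{lem:R}, $\tau=gs_{\xi_i}g^{-1}$ for some $i$ and some $g\in\langle s_{\xi_1},\dots,s_{\xi_r}\rangle$, so $\beta_\tau=\pm g\xi_i$. By Lemma~\ref{lem:K0}, $g\xi_i$ is a real root of the quiver of $\mathcal A(x)$. One of $\pm g\xi_i$ is a positive real root of that quiver, and by Theorem~\ref{thm:Kac} it is the class of an indecomposable $Z\in\mathcal A(x)$. The class $[Z]\in\Lambda$ is the dimension vector of a nonzero representation of $\widetilde Q$, and $[Z]=\pm\beta_\tau$; hence $[Z]=\beta_\tau$. Both $Z$ and $E_\tau$ are indecomposable in $\mathcal A$ with the real root $\beta_\tau$ as class, so $Z\cong E_\tau$.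
\end{proof}

This already proves Theorem~\ref{thm:A} when all labels of $(W,S)$ lie in $\{2,3,\infty\}$. Write $c=s_1\cdots s_n$ and take the quiver with $0$, $1$ or $2$ arrows $i\to j$ for $i<j$ according to the label, so that $\widetilde W=W$ and $\tilde c=c$. If $P(x)\subseteq P(y)$, the factors $\tau$ of a reduced factorization of $x$ lie in $P(y)$ and below $c$. So the generators $E_\tau$ of $\mathcal A(x)$ lie in $\mathcal A(y)$ by Proposition~\ref{prop:P}(b), and $x\le_Ty$ by Proposition~\ref{prop:A}(b).

\section{Unfolding along a fusion category}\label{sec:unfold}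

Now let $(W,S)$ be arbitrary. Write $c=s_1\cdots s_n$ with $S=\{s_1,\dots,s_n\}$, and let $m_{ij}$ be the order of $s_is_j$. A label $m$ would require ``$2\cos(\pi/m)$ arrows'' from $i$ to $j$. We make sense of this by replacing vector spaces by objects of a tensor category which contains an object of dimension $2\cos(\pi/m)$, in the sense of the character $d$ below. The Grothendieck ring of this category suffices to define the unfolded quiver and the embedding of $W$. The category itself is needed for the functors used in Section~\ref{sec:descent}.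

\subsection{The fusion category}

A \emph{fusion category} over $\mathbb C$ is a $\mathbb C$-linear semisimple monoidal category $\mathcal C$ with finite-dimensional spaces of morphisms, finitely many isomorphism classes of simple objects, a bilinear tensor product, a simple unit object $\mathbf 1$, and left and right duals for all objects. A left dual of $Y$ is an object $Y^*$ with morphisms $\mathrm{ev}:Y^*\otimes Y\to\mathbf 1$ and $\mathrm{coev}:\mathbf 1\to Y\otimes Y^*$ such that the composites $Y\to Y\otimes Y^*\otimes Y\to Y$ and $Y^*\to Y^*\otimes Y\otimes Y^*\to Y^*$ are identities; then $Y$ is called a right dual of $Y^*$, and $\mathrm{Hom}(X\otimes Y,Z)\cong\mathrm{Hom}(X,Z\otimes Y^*)$. Every simple $b$ has $\mathrm{End}(b)=\mathbb C$. We write $[X:b]=\dim\mathrm{Hom}(X,b)=\dim\mathrm{Hom}(b,X)$ for the multiplicity of $b$ in $X$. The group $K_0(\mathcal C)$ is a ring with the simples as a $\mathbb Z$-basis. The Deligne product of fusion categories is a fusion category whose simples are the products $b_1\boxtimes\cdots\boxtimes b_k$ of simples, with tensor product and duals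 taken factorwise; its Grothendieck ring is the tensor product of the rings of the factors.

For $m\ge4$ let $\mathcal C_m$ be the Verlinde category of $\mathfrak{sl}_2$ at level $m-2$ over $\mathbb C$ \cite[\S8.18]{EGNO}, \cite{AP}. It is a fusion category with self-dual simples $L_0=\mathbf 1,L_1,\dots,L_{m-2}$ and
\[
L_1\otimes L_i\cong L_i\otimes L_1\cong L_{i-1}\oplus L_{i+1}\qquad(L_{-1}=L_{m-1}=0).
\]
Define $p_0=1$, $p_1=X$, $p_{i+1}=Xp_i-p_{i-1}$. The map $\mathbb Z[X]\to K_0(\mathcal C_m)$, $X\mapsto[L_1]$, sends $p_i$ to $[L_i]$ for $i\le m-1$. Since $p_i$ is monic of degree $i$, the classes of $p_0,\dots,p_{m-2}$ form a basis of $\mathbb Z[X]/(p_{m-1})$, so $K_0(\mathcal C_m)=\mathbb Z[X]/(p_{m-1})$. From $p_i(2\cos\theta)=\sin((i+1)\theta)/\sin\theta$ we see that $p_{m-1}$ has the $m-1$ distinct real roots $2\cos(k\pi/m)$, $1\le k\le m-1$.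

Let $\mathcal C$ be the Deligne product of the $\mathcal C_m$ over the finite values $m\ge4$ that occur as labels, and $\mathcal C=\mathrm{Vec}$, the category of finite-dimensional vector spaces, if there are none. Replacing $\mathcal C$ by an equivalent category, we take it strict: the tensor product is associative and unital on the nose. Let $\mathfrak B$ be the set of simples, $N=|\mathfrak B|$ and $R=K_0(\mathcal C)$, a commutative ring with basis $\mathfrak B$. All simples are self-dual, hence every object of $\mathcal C$ is isomorphic to its left and to its right dual. The algebra $R\otimes\mathbb C$ is a tensor product of algebras $\mathbb C[X]/(p_{m-1})\cong\mathbb C^{m-1}$, so it is a product of copies of $\mathbb C$. A character $\chi$ of $R$ is given by a choice of $k$ in each factor, it takes real values, and an element of $R$ killed by all characters is zero. Let $d:R\to\mathbb R$ be the character with $k=1$ in each factor. Then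
\[
d(b)>0\quad\text{for all }b\in\mathfrak B,
\]
because $d(L_i)=\sin\frac{(i+1)\pi}{m}/\sin\frac{\pi}{m}>0$ for $0\le i\le m-2$.

For $i\ne j$ let $A_{ij}=A_{ji}\in\mathcal C$ be
\[
0,\qquad \mathbf 1,\qquad L_1\in\mathcal C_{m_{ij}},\qquad \mathbf 1\oplus\mathbf 1
\]
according to whether $m_{ij}=2$, $m_{ij}=3$, $4\le m_{ij}<\infty$, $m_{ij}=\infty$; in the third case the other Deligne factors are $\mathbf 1$. Put $a_{ij}=[A_{ij}]\in R$. Then $d(a_{ij})=2\cos(\pi/m_{ij})$, read as $2$ for $m_{ij}=\infty$. If $m_{ij}<\infty$, then for every character $\chi$ we have $\chi(a_{ij})=2\cos(k\pi/m_{ij})$ for some $1\le k\le m_{ij}-1$. The multiplicities $[b\otimes A_{ij}:b']$ lie in $\{0,1,2\}$, and self-duality of $A_{ij}$ gives the symmetry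
\begin{equation}\label{eq:sym}
[b\otimes A_{ij}:b']=\dim\mathrm{Hom}(b\otimes A_{ij},b')=\dim\mathrm{Hom}(b,b'\otimes A_{ij})=[b'\otimes A_{ij}:b].
\end{equation}

\subsection{The unfolded quiver and the action of the fusion category}

Let $\mathcal A$ be the category whose objects are families $M=(M_i,f_{ij})$ with $M_i\in\mathcal C$ for $1\le i\le n$ and $f_{ij}:M_i\otimes A_{ij}\to M_j$ for $i<j$. A morphism is a family $h_i:M_i\to M'_i$ with $h_jf_{ij}=f'_{ij}(h_i\otimes\mathrm{id})$. Put $M_{(i,b)}=\mathrm{Hom}(b,M_i)$, so that $M_i\cong\bigoplus_bb\otimes M_{(i,b)}$ and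
\[
\mathrm{Hom}(M_i\otimes A_{ij},M_j)\cong\bigoplus_{b,b'}\mathrm{Hom}(b\otimes A_{ij},b')\otimes\mathrm{Hom}_{\mathbb C}(M_{(i,b)},M_{(j,b')}),
\]
naturally in $M_i$ and $M_j$. After a choice of bases of the spaces $\mathrm{Hom}(b\otimes A_{ij},b')$, the datum $f_{ij}$ is a list of linear maps $M_{(i,b)}\to M_{(j,b')}$, one for each basis element. So $\mathcal A$ is equivalent to $\mathrm{rep}_{\mathbb C}\widetilde Q$, where $\widetilde Q$ has the vertices $(i,b)$, $1\le i\le n$, $b\in\mathfrak B$, with $[b\otimes A_{ij}:b']$ arrows $(i,b)\to(j,b')$ for $i<j$ and no other arrows. This quiver is acyclic with at most two arrows between two vertices. Section~\ref{sec:interval} applies with $p=nN$, and we order the vertices by increasing $i$. We identify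
\[
\Lambda=K_0(\mathcal A)=\bigoplus_{i=1}^nR\alpha_i,\qquad [M]=\sum_i[M_i]\alpha_i,\qquad \alpha_{(i,b)}=b\alpha_i .
\]

The maps $f_{ij}$ involve tensoring on the right, so tensoring on the left acts on $\mathcal A$. For $Y\in\mathcal C$ put $F_Y(M_i,f_{ij})=(Y\otimes M_i,\mathrm{id}_Y\otimes f_{ij})$, also written $Y\otimes M$. Exactness in $\mathcal A$ is tested on components and $\mathcal C$ is semisimple, so $F_Y$ is an exact functor, and $[Y\otimes M]=[Y][M]$. By strictness $F_{\mathbf 1}=\mathrm{id}$ and $F_YF_Z=F_{Y\otimes Z}$.

\begin{lemma}\label{lem:adj}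
For $Y\in\mathcal C$ the functor $F_Y$ is adjoint to itself, and $\mathrm{Ext}^k(Y\otimes M,M')\cong\mathrm{Ext}^k(M,Y\otimes M')$ for $k=0,1$ and all $M,M'\in\mathcal A$.
\end{lemma}

\begin{proof}
A morphism $g:Y\to Z$ in $\mathcal C$ gives a natural transformation $F_Y\to F_Z$ with components $g\otimes\mathrm{id}_{M_i}$. These form a morphism of $\mathcal A$, since both sides of
\[
(g\otimes\mathrm{id}_{M_j})(\mathrm{id}_Y\otimes f_{ij})=(\mathrm{id}_Z\otimes f_{ij})(g\otimes\mathrm{id}_{M_i\otimes A_{ij}})
\]
equal $g\otimes f_{ij}$. The assignment is compatible with composition and tensor product. So $\mathrm{coev}$ and $\mathrm{ev}$ give transformations $\mathrm{id}\to F_YF_{Y^*}$ and $F_{Y^*}F_Y\to\mathrm{id}$, and the triangle identities hold because they hold in $\mathcal C$. Thus $F_{Y^*}$ is left adjoint to $F_Y$, and $F_{Y^*}\cong F_Y$ because $Y^*\cong Y$. If $\Pi$ is projective, then $\mathrm{Hom}(Y\otimes\Pi,-)\cong\mathrm{Hom}(\Pi,Y\otimes-)$ is exact, so $Y\otimes \Pi$ is projective. Hence $F_Y$ sends a projective resolution $\Pi_\bullet$ of $M$ to a projective resolution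 of $Y\otimes M$, and the complexes $\mathrm{Hom}(Y\otimes \Pi_\bullet,M')$ and $\mathrm{Hom}(\Pi_\bullet,Y\otimes M')$ are isomorphic.
\end{proof}

A full subcategory of $\mathcal A$ is \emph{stable} if it is closed under all $F_Y$. Intersections of stable subcategories are stable.

\begin{corollary}\label{cor:perpstable}
If $\mathcal D\subseteq\mathcal A$ is stable, then $\mathcal D^\perp$ and ${}^\perp\mathcal D$ are stable.
\end{corollary}

\begin{proof}
Let $M\in\mathcal D$. If $Z\in\mathcal D^\perp$, then $\mathrm{Ext}^k(M,Y\otimes Z)\cong\mathrm{Ext}^k(Y\otimes M,Z)=0$. If $Z\in{}^\perp\mathcal D$, then $\mathrm{Ext}^k(Y\otimes Z,M)\cong\mathrm{Ext}^k(Z,Y\otimes M)=0$.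
\end{proof}

\subsection{The embedding}

For fixed $i$ the vertices $(i,b)$ are not joined by arrows, so the roots $b\alpha_i$ are pairwise orthogonal and the $s_{(i,b)}$ commute. Put $\varphi(s_i)=\prod_{b\in\mathfrak B}s_{(i,b)}$. Let $V$ be the geometric representation of $W$, with basis again denoted $\alpha_1,\dots,\alpha_n$, and let
\[
\pi:\Lambda\to V,\qquad \pi\Big(\sum_ir_i\alpha_i\Big)=\sum_id(r_i)\alpha_i .
\]
Then $\pi(ra)=d(r)\pi(a)$ for $r\in R$. As $d>0$ on $\mathfrak B$, the map $\pi$ sends nonzero vectors with nonnegative coordinates to vectors of the same kind. So a root $\rho$ of $\widetilde W$ is positive or negative according to whether $\pi(\rho)$ is nonnegative or nonpositive.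

\begin{proposition}\label{prop:phi}
The map $\varphi$ extends to an injective homomorphism $\varphi:W\to\widetilde W$ with $\varphi(c)=\tilde c$. The elements of $\varphi(W)$ act $R$-linearly on $\Lambda$, and $\pi(\varphi(w)a)=w\,\pi(a)$ for $w\in W$, $a\in\Lambda$.
\end{proposition}

\begin{proof}
A product of reflections in pairwise orthogonal roots $\rho$ acts by $a\mapsto a-\sum_\rho(a,\rho)\rho$. So $\varphi(s_i)$ sends $b\alpha_i$ to $-b\alpha_i$. For $j\ne i$, the number of arrows between $(j,b')$ and $(i,b)$ is $[b'\otimes A_{ij}:b]$, by definition if $j<i$ and by \eqref{eq:sym} if $i<j$. Hence $\varphi(s_i)$ sends $b'\alpha_j$ to $b'\alpha_j+\sum_b[b'\otimes A_{ij}:b]\,b\alpha_i=b'(\alpha_j+a_{ij}\alpha_i)$. Thus $\varphi(s_i)$ acts as the $R$-linear involution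
\[
\sigma_i:\quad\alpha_i\mapsto-\alpha_i,\qquad\alpha_j\mapsto\alpha_j+a_{ij}\alpha_i\quad(j\ne i).
\]
Let $m=m_{ij}<\infty$; we show $(\sigma_i\sigma_j)^m=1$. For a character $\chi$ let $V_\chi=\Lambda\otimes_{R,\chi}\mathbb R$, with basis $\alpha_1,\dots,\alpha_n$ and symmetric form $(\alpha_k,\alpha_k)_\chi=2$, $(\alpha_k,\alpha_l)_\chi=-\chi(a_{kl})$. On $V_\chi$ the map $\sigma_k$ induces $v\mapsto v-(v,\alpha_k)_\chi\alpha_k$. Write $\chi(a_{ij})=2\cos(k\pi/m)$ with $1\le k\le m-1$. Since $|\chi(a_{ij})|<2$, the form is positive definite on the plane spanned by $\alpha_i,\alpha_j$, and $V_\chi$ is the direct sum of this plane and its orthogonal complement. On the complement $\sigma_i\sigma_j$ is trivial. On the plane, the angle between $\alpha_i$ and $\alpha_j$ is $\pi-k\pi/m$, so $\sigma_i\sigma_j$ is a rotation by $\pm2k\pi/m$. Hence $(\sigma_i\sigma_j)^m$ is trivial on each $V_\chi$. For $a\in\Lambda$ the coordinates of $(\sigma_i\sigma_j)^ma-a$ are killed by all characters, so they vanish. As $\widetilde W$ acts faithfully on $\Lambda$, the Coxeter relations hold in $\widetilde W$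 and $\varphi$ is a homomorphism.

For $\chi=d$ the space $V_d$ with its form is $V$, the map $\sigma_i$ induces $s_i$, and $\Lambda\to V_d$ is $\pi$. This proves equivariance. If $\varphi(w)=1$, then $w$ fixes each $\alpha_i=\pi(\alpha_i)$, so $w=1$. Finally $\varphi(c)=\varphi(s_1)\cdots\varphi(s_n)$ is the product of all $s_{(i,b)}$ by increasing $i$, which is $\tilde c$.
\end{proof}

\subsection{Components of a reflection}

For each $u\in T$ fix $w\in W$ and $i$ with $u=ws_iw^{-1}$ and $w\alpha_i>0$ in $V$ (replace $w$ by $ws_i$ if necessary), so that $\beta_u=w\alpha_i$. Put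
\[
\tilde\beta_u=\varphi(w)\alpha_i,\qquad \Phi_u=\{b\tilde\beta_u:b\in\mathfrak B\}=\{\varphi(w)(b\alpha_i):b\in\mathfrak B\},\qquad \mathrm{comp}(u)=\{s_\rho:\rho\in\Phi_u\}.
\]

\begin{lemma}\label{lem:comp}
Let $u,u'\in T$ and $v\in W$.
\begin{enumerate}
\item[(a)] $\Phi_u$ consists of $N$ pairwise orthogonal positive roots of $\widetilde W$, and $\prod_{\rho\in\Phi_u}s_\rho=\varphi(u)$. We have $\pi(b\tilde\beta_u)=d(b)\beta_u$, the root $\varphi(v)(b\tilde\beta_u)$ has the sign of $v\beta_u$, and $R\tilde\beta_u$ is a free $R$-module of rank one.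
\item[(b)] $\Phi_u$ does not depend on the choice of $(w,i)$.
\item[(c)] $\mathrm{comp}(vuv^{-1})=\varphi(v)\,\mathrm{comp}(u)\,\varphi(v)^{-1}$.
\item[(d)] If $u\ne u'$, then $\beta_u$ and $\beta_{u'}$ are not proportional, and $\mathrm{comp}(u)\cap\mathrm{comp}(u')=\emptyset$.
\item[(e)] Every positive root $\rho$ of $\widetilde W$ with $\varphi(v)^{-1}\rho<0$ lies in $\Phi_t$ for some $t\in T$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) Apply the $R$-linear isometry $\varphi(w)$ to the $N$ orthogonal simple roots $b\alpha_i$, whose reflections have product $\varphi(s_i)$, and to the free module $R\alpha_i$. By equivariance $\pi(\varphi(v)b\tilde\beta_u)=d(b)\,v\beta_u$, which gives the signs.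

(b) Let also $u=w's_jw'^{-1}$ with $w'\alpha_j>0$, and put $g=w'^{-1}w$, so that $s_j=gs_ig^{-1}$. Then $\varphi(s_j)$ is the product of the reflections in the orthogonal roots $b'\alpha_j$, and also of those in the orthogonal roots $\varphi(g)b\alpha_i$. For a product of reflections in orthogonal roots, the image of the product minus the identity on $\Lambda\otimes\mathbb Q$ is the span of these roots. So the two families have the same span, and $\varphi(g)b\alpha_i=\sum_{b'}n_{b'}b'\alpha_j$. The $n_{b'}$ are integers, as the left side lies in $\Lambda$, and comparing norms gives $2=2\sum n_{b'}^2$. Hence $\varphi(g)b\alpha_i=\pm b'\alpha_j$ for some $b'$, that is, $\varphi(w)b\alpha_i=\pm\varphi(w')b'\alpha_j$. Both roots are positive by (a), so the sign is $+$. One set of $N$ roots is thus contained in the other, and they are equal.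

(c) By (b) we may compute $\Phi_{vuv^{-1}}$ from $(vw,i)$ if $vw\alpha_i>0$ and from $(vws_i,i)$ otherwise. This gives $\Phi_{vuv^{-1}}=\varphi(v)\Phi_u$ or $-\varphi(v)\Phi_u$.

(d) Two proportional positive roots have the same norm $2$, so they are equal. Since $\pi(\Phi_u)\subseteq\mathbb R_{>0}\beta_u$, the sets $\Phi_u$ and $\Phi_{u'}$ of positive roots are disjoint.

(e) Choose a word for $v$ in $S$ and replace each letter $s_i$ by the block $\prod_bs_{(i,b)}$. This gives $\varphi(v)=s_{v_1}\cdots s_{v_h}$ with vertices $v_1,\dots,v_h$ of $\widetilde Q$. The sequence $\rho,\ s_{v_1}\rho,\ s_{v_2}s_{v_1}\rho,\dots$ starts with a positive root and ends with $\varphi(v)^{-1}\rho<0$. Let $s_{v_k}$ produce the first negative term. Then $s_{v_{k-1}}\cdots s_{v_1}\rho=\alpha_{v_k}$, so $\rho=s_{v_1}\cdots s_{v_{k-1}}\alpha_{v_k}$. Let $v_k=(i,b)$. The earlier letters of the block of $s_{v_k}$ fix $b\alpha_i$, so $\rho=\varphi(w')(b\alpha_i)$, where $w'$ is the product of the letters of the word of $v$ before this block. As $\rho>0$ and $\pi(\rho)=d(b)w'\alpha_i$, we have $w'\alpha_i>0$.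 By (b), $\rho\in\Phi_t$ for $t=w's_iw'^{-1}$.
\end{proof}

\begin{lemma}\label{lem:O}
If $(t_1,\dots,t_n)\in\mathrm{Red}_T(c)$, then listing $\mathrm{comp}(t_1),\dots,\mathrm{comp}(t_n)$ one after the other, in any order inside each block, gives an element of $\mathrm{Red}(\tilde c)$. Consequently, for $x\in[1,c]_T$ and $(t_1,\dots,t_r)\in\mathrm{Red}_T(x)$ we have $\varphi(x)\in[1,\tilde c]$, $\ell(\varphi(x))=N\ell_T(x)$ and
\[
\mathcal A(\varphi(x))=\mathrm{wide}\big(E_\tau:\tau\in\mathrm{comp}(t_1)\cup\dots\cup\mathrm{comp}(t_r)\big),
\]
and $\tau\le\varphi(x)$ for all $t\in T(x)$ and $\tau\in\mathrm{comp}(t)$.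
\end{lemma}

\begin{proof}
The list has $nN=\ell(\tilde c)$ entries and product $\varphi(t_1)\cdots\varphi(t_n)=\tilde c$. Extend $(t_1,\dots,t_r)$ to an element of $\mathrm{Red}_T(c)$. The first $r$ blocks have product $\varphi(x)$, so the claims on $\varphi(x)$ follow from Lemma~\ref{lem:order}(a) and \eqref{eq:Ax}. If $t\in T(x)$, we may take $t_1=t$ and apply Lemma~\ref{lem:order}(b) to the resulting element of $\mathrm{Red}(\varphi(x))$.
\end{proof}

\begin{example}\label{ex:B2}
Let $n=2$ and $m_{12}=4$, the smallest case not covered by Section~\ref{sec:interval}. Here $\mathfrak B=\{1,x,z\}$ with $x=[L_1]$, $z=[L_2]$, and $x^2=1+z$, $xz=x$, $z^2=(x^2-1)z=1$; also $d(x)=\sqrt2$, $d(z)=1$. The quiver $\widetilde Q$ has two components,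
\[
(1,1)\to(2,x)\leftarrow(1,z),\qquad\qquad(2,1)\leftarrow(1,x)\to(2,z),
\]
so $\widetilde W$ is a product of two symmetric groups on four letters, with $12$ reflections. For the four reflections of $W$ we may take $\tilde\beta_{s_1}=\alpha_1$, $\tilde\beta_{s_2}=\alpha_2$, $\tilde\beta_{s_1s_2s_1}=\sigma_1\alpha_2=x\alpha_1+\alpha_2$ and $\tilde\beta_{s_2s_1s_2}=\sigma_2\alpha_1=\alpha_1+x\alpha_2$. Then $\Phi_{s_1}$ and $\Phi_{s_2}$ contain the six simple roots, and
\begin{align*}
\Phi_{s_1s_2s_1}&=\{x\alpha_1+\alpha_2,\ \ \alpha_1+z\alpha_1+x\alpha_2,\ \ x\alpha_1+z\alpha_2\},\\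
\Phi_{s_2s_1s_2}&=\{\alpha_1+x\alpha_2,\ \ x\alpha_1+\alpha_2+z\alpha_2,\ \ z\alpha_1+x\alpha_2\}.
\end{align*}
The twelve positive roots of $\widetilde W$ fall into four blocks of three, one for each reflection of $W$. On classes, $F_{L_2}$ flips each component of $\widetilde Q$, and $F_{L_1}$ carries each component to the other.
\end{example}

\section{Stable subcategories and descent}\label{sec:descent}

Lemma~\ref{lem:O} carries reduced factorizations from $W$ to $\widetilde W$. To go back we need a property of $\mathcal A(\varphi(x))$ that holds for $x\in[1,c]_T$, survives the operation in Proposition~\ref{prop:A}(c), and forces a factorization in $W$. Stability is such a property: it survives by Corollary~\ref{cor:perpstable}, and the other two points are proved in this section.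

\begin{proposition}\label{prop:stable}
For $x\in[1,c]_T$ the subcategory $\mathcal A(\varphi(x))$ is stable.
\end{proposition}

\begin{proof}
For $t\in T(c)$ let $\mathcal E(t)=\{E_\tau:\tau\in\mathrm{comp}(t)\}$. Let $(t_1,\dots,t_n)\in\mathrm{Red}_T(c)$. By Lemma~\ref{lem:O} and Proposition~\ref{prop:bij}, the blocks $\mathcal E(t_1),\dots,\mathcal E(t_n)$ form a complete exceptional sequence in any order inside the blocks. Hence $\mathrm{Ext}^*$ vanishes in both directions between different members of one block. Lemmas~\ref{lem:wide}(b) and~\ref{lem:segment} give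
\begin{equation}\label{eq:block}
\mathrm{add}\,\mathcal E(t_i)=\bigcap_{j>i}\big(\mathrm{add}\,\mathcal E(t_j)\big)^\perp\ \cap\ \bigcap_{j<i}{}^\perp\big(\mathrm{add}\,\mathcal E(t_j)\big).
\end{equation}
Call the tuple \emph{good} if all $\mathrm{add}\,\mathcal E(t_i)$ are stable. The tuple $(s_1,\dots,s_n)$ is good: $\mathcal E(s_i)$ consists of the simples at the vertices $(i,b)$, and $\mathrm{add}\,\mathcal E(s_i)$ consists of the $M$ with $M_j=0$ for $j\ne i$. A Hurwitz move or its inverse produces a tuple in which all entries but one are entries of the old tuple. If the old tuple is good, then \eqref{eq:block} for the new tuple writes the category of the new entry as an intersection of perpendicular categories of stable categories, which is stable by Corollary~\ref{cor:perpstable}. By Theorem~\ref{thm:H} for $W$, every tuple in $\mathrm{Red}_T(c)$ is good. If $x=t_1\cdots t_r$, then $\mathcal A(\varphi(x))=\bigcap_{j>r}(\mathrm{add}\,\mathcal E(t_j))^\perp$ by \eqref{eq:Ax}, and this is stable.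
\end{proof}

Now let $w\in W$ with $\varphi(w)\le\tilde c$ and $\mathcal D=\mathcal A(\varphi(w))$ stable. We want to split off one reflection $u$ of $W$, so we need $N$ exceptional objects of $\mathcal D$ whose classes form a full set $\Phi_u$. For an arbitrary exceptional object of $\mathcal D$ we do not know that its class lies in any $\Phi_u$, nor how the functors $F_Y$ decompose it. The injective objects of $\mathcal D$ solve both problems. The functors $F_Y$ preserve them, by adjunction. And their classes are made negative by $\varphi(w)^{-1}$, so that Lemma~\ref{lem:comp}(e) applies; this is the content of the next lemma.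

\begin{lemma}\label{lem:cox}
Let $y\in[1,\tilde c]$, let $X_1,\dots,X_q$ be the ordered simples of $\mathcal A(y)$, and let $P_i$ and $I_i$ be the projective cover and the injective hull of $X_i$ in $\mathcal A(y)$. Then $y^{-1}[I_i]=-[P_i]$.
\end{lemma}

\begin{proof}
Put $\xi_i=[X_i]$ and $K=\bigoplus\mathbb Z\xi_i$. By Proposition~\ref{prop:A}(a), $y=s_{\xi_1}\cdots s_{\xi_q}$, which preserves $K$. We claim that $\langle\xi_j,ya\rangle=-\langle a,\xi_j\rangle$ for $a\in K$. Let $a'=s_{\xi_{j+1}}\cdots s_{\xi_q}a$. Recall that $\langle\xi_l,\xi_k\rangle=0$ for $k<l$. The vector $ya$ differs from $s_{\xi_j}a'$ by a combination of $\xi_1,\dots,\xi_{j-1}$, and $a'$ differs from $a$ by a combination of $\xi_{j+1},\dots,\xi_q$. Therefore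
\[
\langle\xi_j,ya\rangle=\langle\xi_j,s_{\xi_j}a'\rangle=\langle\xi_j,a'\rangle-(a',\xi_j)=-\langle a',\xi_j\rangle=-\langle a,\xi_j\rangle .
\]
Now $\langle P_i,X_j\rangle=\dim\mathrm{Hom}(P_i,X_j)=\delta_{ij}$ and $\langle X_j,I_i\rangle=\dim\mathrm{Hom}(X_j,I_i)=\delta_{ij}$. So $\langle\xi_j,y[P_i]+[I_i]\rangle=0$ for all $j$, and $y[P_i]=-[I_i]$ by the nondegeneracy in Lemma~\ref{lem:K0}.
\end{proof}

\begin{example}\label{ex:B2descent}
Continue Example~\ref{ex:B2} with $w=c=s_1s_2$ and $\mathcal D=\mathcal A$. Counting paths, the indecomposable injective at $(1,b)$ is simple, of class $b\alpha_1$, and the one at $(2,b)$ has class $b\alpha_2+bx\alpha_1=b(x\alpha_1+\alpha_2)$. The six classes form two full blocks, $\Phi_{s_1}$ and $\Phi_{s_1s_2s_1}$. Let $\mathcal J$ be the additive closure of the injectives in one block. Since $\dim\mathrm{Hom}(M,I_v)=\dim M_v$ and $\mathrm{Ext}^1(M,I_v)=0$, the category ${}^\perp\mathcal J$ consists of the $M$ that vanish at the three vertices of the block. For $u=s_1$ these are the $M$ with $M_1=0$, which form $\mathcal A(\varphi(s_2))$, and indeed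 $uw=s_2$. For $u=s_1s_2s_1$ these are the $M$ with $M_2=0$, which form $\mathcal A(\varphi(s_1))$, and indeed $uw=s_1$. We recover the factorizations $c=s_1\cdot s_2=s_1s_2s_1\cdot s_1$.
\end{example}

In general we do not know in advance that the classes of the injectives fill whole blocks: tensoring an injective with class in $\Phi_u$ could produce summands with classes in other blocks. A convexity argument in $V$ finds one $u$ for which this cannot happen.

\begin{proposition}[Descent]\label{prop:descent}
Let $w\in W$ be such that $\varphi(w)\in[1,\tilde c]$ and $\mathcal D=\mathcal A(\varphi(w))$ is stable. Put $q=\ell(\varphi(w))$. Then $N$ divides $q$, and $w$ is a product of $q/N$ reflections of $W$.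
\end{proposition}

\begin{proof}
We use induction on $q$. If $q=0$, then $\varphi(w)=1$ and $w=1$ by injectivity of $\varphi$. Let $q>0$, and let $I_1,\dots,I_q$ be the indecomposable injectives of $\mathcal D$.

\emph{Step 1: the classes of the injectives.} Each $I_i$ is exceptional in $\mathcal D$, hence in $\mathcal A$, so $[I_i]$ is a positive root of $\widetilde W$. By Lemma~\ref{lem:cox}, $\varphi(w)^{-1}[I_i]=-[P_i]<0$. By Lemma~\ref{lem:comp}(e), $[I_i]=b_i\tilde\beta_{u_i}$ with $u_i\in T$ and $b_i\in\mathfrak B$.

\emph{Step 2: choice of $u$.} Let $U=\{u_1,\dots,u_q\}$. For $u'\in U$ let $\gamma_{u'}$ be $\beta_{u'}$ divided by the sum of its coordinates. By Lemma~\ref{lem:comp}(d) these points are distinct. Choose $u\in U$ such that $\gamma_u$ has maximal Euclidean norm in the coordinates $\alpha_1,\dots,\alpha_n$. Suppose $\lambda\beta_u=\sum_{u'\in U}\lambda_{u'}\beta_{u'}$ with $\lambda>0$ and all $\lambda_{u'}\ge0$. Dividing by the coordinate sum expresses $\gamma_u$ as a convex combination of the $\gamma_{u'}$ with $\lambda_{u'}>0$. By strict convexity of the Euclidean norm,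 a point of maximal norm is such a combination only in the trivial way. So $\lambda_{u'}=0$ for $u'\ne u$: the root $\beta_u$ spans an extreme ray of the cone generated by the $\beta_{u'}$.

\emph{Step 3: the block of $u$ is full and stable.} Let $\mathfrak B_u=\{b_i:u_i=u\}$, which is nonempty. For $b\in\mathfrak B_u$ let $J_b$ be the indecomposable injective of $\mathcal D$ with class $b\tilde\beta_u$; it is unique by Theorem~\ref{thm:Kac}. Let $b_0\in\mathfrak B_u$ and $b\in\mathfrak B$. Since $\mathcal D$ is stable, $F_b$ restricts to an exact functor $\mathcal D\to\mathcal D$, and $\mathrm{Hom}(-,b\otimes J_{b_0})\cong\mathrm{Hom}(b\otimes-,J_{b_0})$ is exact on $\mathcal D$ by Lemma~\ref{lem:adj}. So $b\otimes J_{b_0}$ is injective in $\mathcal D$, say $b\otimes J_{b_0}\cong\bigoplus_iI_i^{n_i}$. Taking classes and applying $\pi$, we obtain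
\[
bb_0\tilde\beta_u=\sum_in_ib_i\tilde\beta_{u_i},\qquad d(b)d(b_0)\beta_u=\sum_in_id(b_i)\beta_{u_i}.
\]
All values of $d$ here are positive, so Step 2 shows that $n_i\ne0$ only if $u_i=u$, and then $I_i\cong J_{b_i}$. Thus $b\otimes J_{b_0}$ is a direct sum of objects $J_{b'}$, $b'\in\mathfrak B_u$. Since $R\tilde\beta_u$ is free, $bb_0=\sum_{u_i=u}n_ib_i$ in $R$, so all simple constituents of $b\otimes b_0$ lie in $\mathfrak B_u$. Let $b'\in\mathfrak B$ be arbitrary. The evaluation $b_0^*\otimes b_0\to\mathbf 1$ is nonzero, so $\mathbf 1$ is a summand of $b_0^*\otimes b_0$, and $b'$ is a constituent of $(b'\otimes b_0^*)\otimes b_0$. Hence $b'$ is a constituent of $b\otimes b_0$ for some simple constituent $b$ of $b'\otimes b_0^*$. Therefore $\mathfrak B_u=\mathfrak B$. Every $Y\in\mathcal C$ is a direct sum of simples, so $\mathcal J=\mathrm{add}(J_b:b\in\mathfrak B)$ is stable.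

\emph{Step 4: splitting off $u$.} Let $b\ne b'$. The groups $\mathrm{Ext}^1$ between injectives of $\mathcal D$ vanish, so orthogonality in $\Phi_u$ reads
\[
0=(b\tilde\beta_u,b'\tilde\beta_u)=\dim\mathrm{Hom}(J_b,J_{b'})+\dim\mathrm{Hom}(J_{b'},J_b).
\]
Hence $\mathrm{Ext}^*(J_b,J_{b'})=0$ for $b\neq b'$, the $J_b$ form an exceptional sequence in $\mathcal D$ in any order, and $\mathrm{wide}(J_b:b\in\mathfrak B)=\mathcal J$ by Lemma~\ref{lem:wide}(b). By Proposition~\ref{prop:A}(a), the standard completion of this sequence in $\mathcal D$ gives an element of $\mathrm{Red}(\varphi(w))$ whose first $N$ entries are the elements of $\mathrm{comp}(u)$, with product $\varphi(u)$. So $\varphi(u)\le\varphi(w)$, $\ell(\varphi(u))=N$ and $\mathcal A(\varphi(u))=\mathcal J$. The element $\varphi(uw)=\varphi(u)^{-1}\varphi(w)$ has length $q-N$. By Proposition~\ref{prop:A}(c) it lies in $[1,\tilde c]$ and $\mathcal A(\varphi(uw))=\mathcal D\cap{}^\perp\mathcal J$, which is stable by Corollary~\ref{cor:perpstable}. By induction $N$ divides $q-N$ and $uw$ is a product of $(q-N)/N$ reflections of $W$.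 Then $w=u(uw)$ is a product of $q/N$ reflections.
\end{proof}

\begin{corollary}\label{cor:descent}
Let $x,y\in[1,c]_T$. If $\mathcal A(\varphi(x))\subseteq\mathcal A(\varphi(y))$, then $x\le_Ty$.
\end{corollary}

\begin{proof}
By Proposition~\ref{prop:A}(b), $\varphi(x)\le\varphi(y)$. Let $w=x^{-1}y$. By Proposition~\ref{prop:A}(c), $\varphi(w)\in[1,\tilde c]$ and $\mathcal A(\varphi(w))=\mathcal A(\varphi(y))\cap{}^\perp\mathcal A(\varphi(x))$, which is stable by Proposition~\ref{prop:stable} and Corollary~\ref{cor:perpstable}. By Lemma~\ref{lem:O}, $\ell(\varphi(w))=\ell(\varphi(y))-\ell(\varphi(x))=N(\ell_T(y)-\ell_T(x))$. By Proposition~\ref{prop:descent}, $w$ is a product of $\ell_T(y)-\ell_T(x)$ reflections of $W$, and Lemma~\ref{lem:order}(e) gives $x\le_Ty$.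
\end{proof}

\section{Proofs of the theorems}\label{sec:proofs}

The following lemma transfers membership in $P(y)$ to the unfolded side.

\begin{lemma}\label{lem:transfer}
Let $y\in[1,c]_T$ and $t\in T\cap P(y)$. Then $\mathrm{comp}(t)\subseteq\widetilde P(\varphi(y))$. If moreover $t\le_Tc$, then $E_\tau\in\mathcal A(\varphi(y))$ for all $\tau\in\mathrm{comp}(t)$.
\end{lemma}

\begin{proof}
For $r\in T(y)$, Lemma~\ref{lem:O} gives $\mathrm{comp}(r)\subseteq\widetilde P(\varphi(y))$, and $\varphi(r)$ is the product of the elements of $\mathrm{comp}(r)$. So $\varphi(P(y))\subseteq\widetilde P(\varphi(y))$. By Lemma~\ref{lem:R}, $t=grg^{-1}$ with $g\in P(y)$ and $r\in T(y)$. By Lemma~\ref{lem:comp}(c), $\mathrm{comp}(t)=\varphi(g)\,\mathrm{comp}(r)\,\varphi(g)^{-1}\subseteq\widetilde P(\varphi(y))$. If $t\le_Tc$, each $\tau\in\mathrm{comp}(t)$ satisfies $\tau\le\tilde c$ by Lemma~\ref{lem:O}, and Proposition~\ref{prop:P}(b) applies.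
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:A}]
The implications $x\le_Ty\Rightarrow T(x)\subseteq T(y)\Rightarrow P(x)\subseteq P(y)$ follow from transitivity of $\le_T$ and the definition of $P$. Assume $P(x)\subseteq P(y)$ and let $(t_1,\dots,t_r)\in\mathrm{Red}_T(x)$. Each $t_i$ lies in $T(x)\subseteq P(y)$ and satisfies $t_i\le_Tx\le_Tc$. By Lemma~\ref{lem:transfer}, the objects $E_\tau$ with $\tau\in\bigcup_i\mathrm{comp}(t_i)$ lie in $\mathcal A(\varphi(y))$. By Lemma~\ref{lem:O} they generate $\mathcal A(\varphi(x))$ as a wide subcategory, so $\mathcal A(\varphi(x))\subseteq\mathcal A(\varphi(y))$. Corollary~\ref{cor:descent} gives $x\le_Ty$. If $T(x)=T(y)$ or $P(x)=P(y)$, then $x\le_Ty\le_Tx$, so $x=y$ by Lemma~\ref{lem:order}(d).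
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:B}]
(1) We have $T(y)\subseteq T(c)$ by transitivity and $T(y)\subseteq P(y)$ by definition. Let $t\in T(c)\cap P(y)$. By Lemmas~\ref{lem:O} and~\ref{lem:transfer}, $\mathcal A(\varphi(t))=\mathrm{wide}(E_\tau:\tau\in\mathrm{comp}(t))\subseteq\mathcal A(\varphi(y))$, so $t\le_Ty$ by Corollary~\ref{cor:descent}.

(2) Let $k=\ell_T(y)$. Note that $y\in P(y)$, being a product of elements of $T(y)$. We do not yet know $\chi(P(y))$, not even that it is finite. But Theorem~\ref{thm:D}(a) computes the length of $y$ with respect to $\chi(P(y))$ by counting inversions, and these can be counted in $\widetilde W$, where the canonical generators are visible.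

\emph{The length of $y$ in $P(y)$.} Let $\xi_1,\dots,\xi_{kN}$ be the classes of the ordered simples $X_i$ of $\mathcal A(\varphi(y))$. They are positive roots of $\widetilde W$. For $i\ne j$ there are no nonzero morphisms between $X_i$ and $X_j$, so $(\xi_i,\xi_j)=-\dim\mathrm{Ext}^1(X_i,X_j)-\dim\mathrm{Ext}^1(X_j,X_i)$ is $0=-2\cos\frac\pi2$, or $-1=-2\cos\frac\pi3$, or at most $-2$. By Theorem~\ref{thm:D}(b) and Proposition~\ref{prop:P}(a), $\chi(\widetilde P(\varphi(y)))=\{s_{\xi_1},\dots,s_{\xi_{kN}}\}$. Since $\varphi(y)=s_{\xi_1}\cdots s_{\xi_{kN}}$ by Proposition~\ref{prop:A}(a), Theorem~\ref{thm:D}(a) gives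
\[
|\mathrm{Inv}(\varphi(y))\cap\widetilde P(\varphi(y))|\le kN .
\]
Let $t\in\mathrm{Inv}(y)\cap P(y)$. The $N$ elements of $\mathrm{comp}(t)$ lie in $\widetilde P(\varphi(y))$ by Lemma~\ref{lem:transfer}. They lie in $\mathrm{Inv}(\varphi(y))$, because $\varphi(y)^{-1}(b\tilde\beta_t)$ has the sign of $y^{-1}\beta_t$ by Lemma~\ref{lem:comp}(a). For different $t$ these sets are disjoint by Lemma~\ref{lem:comp}(d). Hence $|\mathrm{Inv}(y)\cap P(y)|\le k$, that is, the length of $y$ with respect to $\chi(P(y))$ is at most $k$. It is at least $\ell_T(y)=k$, since $\chi(P(y))\subseteq T$. So $y=g_1\cdots g_k$ with $g_i\in\chi(P(y))$. The $g_i$ are distinct: if $g_i=g_j=g$ with $i<j$, then $g_ig_{i+1}\cdots g_j=(gg_{i+1}g)\cdots(gg_{j-1}g)$, and $y$ would be a product of $k-2$ reflections.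

\emph{Transitivity.} We reduce to a Coxeter system of finite rank, in which Theorem~\ref{thm:H} is available. Let two elements of $\mathrm{Red}_T(y)$ be given. Their entries lie in $T(y)\subseteq T\cap P(y)$, so by Theorem~\ref{thm:D}(a) each is of the form $hsh^{-1}$ with $s\in\chi(P(y))$ and $h\in P(y)$. Choose a finite set $J\subseteq\chi(P(y))$ containing $g_1,\dots,g_k$, all these $s$, and all letters of chosen words for these $h$. Then $(\langle J\rangle,J)$ is a Coxeter system of finite rank, being a standard parabolic subsystem of $(P(y),\chi(P(y)))$. Its set of reflections $T_J$ is contained in $T$ and contains all entries of the two tuples. Since $T_J\subseteq T$, we have $\ell_{T_J}(y)\ge k$, so the two tuples lie in $\mathrm{Red}_{T_J}(y)$. Now $y=g_1\cdots g_k$ is a Coxeter element of the standard parabolic subgroup $\langle g_1,\dots,g_k\rangle$ of $(\langle J\rangle,J)$. By Theorem~\ref{thm:H} the two tuples lie in one Hurwitz orbit. Hence $\mathrm{Red}_T(y)$ is a single orbit.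

\emph{The generators.} The tuple $(g_1,\dots,g_k)$ lies in $\mathrm{Red}_T(y)$ and Hurwitz moves preserve the generated subgroup, so the entries of every element of $\mathrm{Red}_T(y)$ generate $G=\langle g_1,\dots,g_k\rangle$. Every $t\in T(y)$ is the first entry of an element of $\mathrm{Red}_T(y)$, so $T(y)\subseteq G\subseteq P(y)$ and $P(y)=G$. In a Coxeter system a standard parabolic subgroup $\langle I\rangle$ contains no Coxeter generator outside $I$. As $\{g_1,\dots,g_k\}\subseteq\chi(P(y))$ generates $P(y)$, we conclude that $\chi(P(y))=\{g_1,\dots,g_k\}$.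
\end{proof}

\section{Two examples in type $\widetilde A_2$}\label{sec:affine}

The hypothesis that $c$ is a Coxeter element entered in three places: it defines the orientation of $\widetilde Q$ with $\varphi(c)=\tilde c$, and Theorem~\ref{thm:H} was used for $\tilde c$ in Proposition~\ref{prop:bij} and for $c$ in Proposition~\ref{prop:stable}. We show that it cannot be dropped, and that $T(c)$ cannot be replaced by $T$ in Theorem~\ref{thm:B}(1).

Let $\alpha,\beta$ be vectors in the Euclidean plane with $(\alpha,\alpha)=(\beta,\beta)=2$ and $(\alpha,\beta)=-1$. The roots of type $A_2$ are $\pm\alpha,\pm\beta,\pm(\alpha+\beta)$, and we identify them with the coroots. Let $\mathbf t_\lambda$ be the translation by $\lambda$ and $s_\gamma$ the linear reflection in the root $\gamma$. The Coxeter group $W$ of type $\widetilde A_2$ is generated by the affine reflections $s_{\gamma,k}=\mathbf t_{k\gamma}s_\gamma$, with $\gamma$ a root and $k\in\mathbb Z$, and these form its set $T$ of reflections. Three facts follow.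
\begin{enumerate}
\item[(i)] An element $\mathbf t_\mu s_\gamma$ lies in $T$ if and only if $\mu\in\mathbb Z\gamma$.
\item[(ii)] A translation has even reflection length, by the determinant of the linear part.
\item[(iii)] A product of two reflections is a translation if and only if they have the same linear part, and $s_{\gamma,k}s_{\gamma,l}=\mathbf t_{(k-l)\gamma}$. So for $\lambda\ne0$ we have $\ell_T(\mathbf t_\lambda)=2$ if and only if $\lambda$ is an integer multiple of a root.
\end{enumerate}

\begin{example}\label{ex:counter}
Theorem~\ref{thm:A} fails if $c$ is replaced by an arbitrary element. Let $w=\mathbf t_{2\alpha+\beta}$, $x=\mathbf t_\alpha$, $y=\mathbf t_{2\alpha}$. The vector $2\alpha+\beta$ has squared norm $8-4+2=6$, which is not of the form $2k^2$, so it is not an integer multiple of a root. By (ii) and (iii), $\ell_T(w)\ge4$, and $w=\mathbf t_{2\alpha}\mathbf t_\beta$ gives $\ell_T(w)=4$. The elements $x$, $y$, $x^{-1}w=\mathbf t_{\alpha+\beta}$ and $y^{-1}w=\mathbf t_\beta$ have reflection length $2$, so $x\le_Tw$ and $y\le_Tw$. For $j\in\{1,2\}$, a reflection $s_{\gamma,k}$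 lies below $\mathbf t_{j\alpha}$ if and only if $s_{\gamma,k}\mathbf t_{j\alpha}=\mathbf t_{k\gamma+js_\gamma\alpha}s_\gamma$ is a reflection. By (i) this means $js_\gamma\alpha\in\mathbb Z\gamma$, that is, $\gamma=\pm\alpha$. So $T(x)=T(y)$ is the set of all reflections with linear part $s_\alpha$, and $P(x)=P(y)$, while $x\ne y$. Neither map is injective on $[1,w]_T$.
\end{example}

\begin{example}\label{ex:Tc}
Let $c$ be a Coxeter element of $W$. Then $P(c)=W$, since $S\subseteq T(c)$ by Lemma~\ref{lem:order}(b); we show $T(c)\ne T$. The linear part of $c$ is a product of three reflections in the dihedral group of order $6$, hence a reflection $s_\gamma$. So $c=\mathbf t_\mu s_\gamma$, and $\mu\notin\mathbb Z\gamma$ by (i), because $\ell_T(c)=3$. We have $s_{\gamma,k}\,c=\mathbf t_{\lambda_k}$ with $\lambda_k=k\gamma+s_\gamma\mu\notin\mathbb Z\gamma$. By (iii), $s_{\gamma,k}\le_Tc$ forces $\lambda_k\in\mathbb Z\gamma'$ for a root $\gamma'\ne\pm\gamma$. For each of the two such pairs $\pm\gamma'$ this holds for at most one $k$, since $\lambda_k-\lambda_l=(k-l)\gamma$. So all but at most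 two of the reflections $s_{\gamma,k}$ lie in $T\cap P(c)$ and not in $T(c)$.
\end{example}

\begin{thebibliography}{99}

\bibitem{AP} Andersen and Paradowski, 1995.

\bibitem{BDSW} Baumeister, Dyer, Stump and Wegener, Proc. AMS Ser. B (2014).

\bibitem{CB} Crawley-Boevey, 1993.

\bibitem{Dyer90} Dyer, \emph{Reflection subgroups of Coxeter systems}, J. Algebra (1990).

\bibitem{Dyer01} Dyer, Proc. AMS (2001).

\bibitem{EGNO} Etingof, Gelaki, Nikshych and Ostrik, \emph{Tensor Categories}.

\bibitem{GL} Geigle and Lenzing, 1991.

\bibitem{Gobet} Thomas Gobet, \emph{Absolute moved spaces and noncrossing partition posets in arbitrary Coxeter groups}, arXiv:2609.37867 (2026).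

\bibitem{IS} Igusa and Schiffler, J. Algebra (2010).

\bibitem{Schofield} Schofield, Proc. LMS (1991).

\end{thebibliography}
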